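\title{When is the space of Baire-one functions Lindel\"of?}

\begin{abstract}
Let $X$ be a Tychonoff space and let $B_1(X)$ be the space of Baire-one real-valued functions on $X$ with the topology of pointwise convergence. Assuming that $B_1(X)$ is Lindel\"of, we determine whether $X$ must be normal, hereditarily Lindel\"of, hereditarily separable, submetrizable, or cosmic. The first two properties follow in ZFC, and so does the Rothberger covering property. Each of the last three is independent of ZFC: under the Borel Conjecture $X$ must be countable, while a Luzin set and a Suslin tree give a space $Z$ with $B_1(Z)$ Lindel\"of that is not separable, not submetrizable and not cosmic. A Luzin set alone gives a hereditarily separable example that is not submetrizable. For Baire classes $\alpha\ge 2$, the space $B_\alpha(X)$ is Lindel\"of if and only if $X$ is countable, in ZFC.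
\end{abstract}

\section{Introduction}\label{sec:intro}

All spaces in this paper are Tychonoff. A function $f\colon X\to\mathbb R$ is \emph{Baire-one} if it is the pointwise limit of a sequence of continuous real-valued functions on $X$. The set $B_1(X)$ of all such functions carries the topology of pointwise convergence, that is, the subspace topology from $\mathbb R^X$: a basic neighborhood of $f$ prescribes, up to a small error, the values at finitely many points. A space is \emph{Lindel\"of} if every open cover has a countable subcover. The following question is posed in \cite{OR}.

\medskip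
\noindent\textbf{Question.} \emph{Assume that $B_1(X)$ is Lindel\"of. Which of the following statements are true?}
\begin{enumerate}
\item[(1)] \emph{$X$ is normal;}
\item[(2)] \emph{$X$ is hereditarily Lindel\"of;}
\item[(3)] \emph{$X$ is hereditarily separable;}
\item[(4)] \emph{$X$ is submetrizable;}
\item[(5)] \emph{$X$ is cosmic.}
\end{enumerate}
\medskip

``Hereditarily'' means that every subspace has the property. A space is \emph{submetrizable} if it admits a continuous injection into a metrizable space, and \emph{cosmic} if it has a countable \emph{network}: a countable family $\mathcal N$ of subsets such that whenever $x\in U$ with $U$ open, some $N\in\mathcal N$ satisfies $x\in N\subset U$. The five properties measure how small $X$ is. Countable spaces are cosmic, (5) implies (2), (3) and (4), and (2) implies (1); see Lemma~\ref{lem:ladder}.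

The space $B_1(X)$ lies between the space $C(X)$ of continuous functions and $\mathbb R^X$, and the two ends behave differently. If $X$ has a countable network $\mathcal N$, then $C(X)$ has one too, namely the finite intersections of the sets $\{f: f(N)\subset I\}$ with $N\in\mathcal N$ and $I$ a rational interval; so $C(X)$ is Lindel\"of for every cosmic $X$, for instance for $X=[0,1]$. At the other end, $\mathbb R^X$ is Lindel\"of only when $X$ is countable (Example~\ref{ex:discrete}). If $X$ is countable, then $\mathbb R^X$ is second countable and all its subspaces, $B_1(X)$ among them, are Lindel\"of. We shall see that $B_1([0,1])$ is not Lindel\"of, so $B_1(X)$ appears to side with $\mathbb R^X$, and the natural guess is that $B_1(X)$ is Lindel\"of only for countable $X$. This would make all five statements true. The guess is correct one Baire class higher; for $B_1(X)$ it is neither provable nor refutable.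

\begin{theorem}\label{thm:answer}
Statements \textup{(1)} and \textup{(2)} hold in ZFC for every space $X$ with $B_1(X)$ Lindel\"of. For each of \textup{(3)}, \textup{(4)}, \textup{(5)}, the assertion that it holds for every space $X$ with $B_1(X)$ Lindel\"of is independent of ZFC.
\end{theorem}

Theorem~\ref{thm:answer} follows from more precise results. A space is \emph{perfectly normal} if it is normal and every closed set is a $G_\delta$. A space $X$ is \emph{Rothberger} if for every sequence $(\mathcal U_n)_{n\in\omega}$ of open covers of $X$ there are $U_n\in\mathcal U_n$ with $\bigcup_nU_n=X$.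

\begin{theorem}[ZFC]\label{thm:HL}
If $B_1(X)$ is Lindel\"of, then $X$ is hereditarily Lindel\"of, hence perfectly normal.
\end{theorem}

\begin{theorem}[ZFC]\label{thm:Roth}
If $B_1(X)$ is Lindel\"of, then $X$ is Rothberger.
\end{theorem}

The interval $[0,1]$ is not Rothberger, because intervals of lengths less than $2^{-n-2}$ $(n\in\omega)$ cannot cover it. More generally, a set $A\subset\mathbb R$ has \emph{strong measure zero} if for every sequence of numbers $\varepsilon_n>0$ it is covered by intervals $I_n$ of length less than $\varepsilon_n$, and every Rothberger subspace of $\mathbb R$ has strong measure zero: let $\mathcal U_n$ consist of the traces of the open intervals of length less than $\varepsilon_n$. The \emph{Borel Conjecture} (BC) says that every strong measure zero subset of $\mathbb R$ is countable. It is consistent with ZFC \cite{Laver}.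

\begin{theorem}[ZFC $+$ BC]\label{thm:BC}
$B_1(X)$ is Lindel\"of if and only if $X$ is countable.
\end{theorem}

Counterexamples must therefore be built from uncountable Rothberger sets of reals. A \emph{Luzin set} in a space $B$ is an uncountable subset of $B$ that meets every nowhere dense subset of $B$ in a countable set; ``a Luzin set'' without qualification means a Luzin set in $\mathbb R$. Suslin trees are recalled in Section~\ref{sec:suslin}.

\begin{theorem}\label{thm:luzin}
If there is a Luzin set, then there is a hereditarily Lindel\"of, hereditarily separable space $X$ with $B_1(X)$ Lindel\"of that is not submetrizable, and hence not cosmic.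
\end{theorem}

\begin{theorem}\label{thm:suslin}
If there are a Luzin set and a Suslin tree, then there is a hereditarily Lindel\"of space $Z$ with $B_1(Z)$ Lindel\"of that is not separable, not submetrizable and not cosmic.
\end{theorem}

Finally, let $B_0(X)=C(X)$, for $0<\alpha<\omega_1$ let $B_\alpha(X)$ be the set of pointwise limits of sequences from $\bigcup_{\beta<\alpha}B_\beta(X)$, and let $B_{\omega_1}(X)=\bigcup_{\beta<\omega_1}B_\beta(X)$ be the set of all Baire functions. Each $B_\alpha(X)$ has the topology of pointwise convergence.

\begin{theorem}[ZFC]\label{thm:higher}
For $2\le\alpha\le\omega_1$, the space $B_\alpha(X)$ is Lindel\"of if and only if $X$ is countable.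
\end{theorem}

Both halves of the paper work with integer-valued functions. In Sections~\ref{sec:higher}--\ref{sec:BC} we build closed families of such functions that cannot be Lindel\"of unless $X$ is small. In Sections~\ref{sec:tools}--\ref{sec:suslin} we prove that $B_1(X)$ is Lindel\"of by building an accumulation point for a given family of $\omega_1$ such functions out of countably many pieces. The method is first carried out by hand for two-valued functions in Example~\ref{ex:twovalued}. Section~\ref{sec:indep} contains the proof of Theorem~\ref{thm:answer}.

\section{Integer-valued Baire-one functions}\label{sec:prelim}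

A \emph{zero-set} in $X$ is a set $g^{-1}(0)$ with $g\in C(X)$, and a \emph{cozero set} is the complement of a zero-set. Cozero sets form a base of $X$. Finite unions of zero-sets are zero-sets (multiply the functions), and so are countable intersections (use $\sum_n2^{-n}\min(1,|g_n|)$); thus countable unions of cozero sets are cozero. A \emph{$Z_\sigma$ set} is a countable union of zero-sets. The $Z_\sigma$ sets are closed under countable unions and finite intersections, and a cozero set $\{g\ne0\}=\bigcup_k\{|g|\ge1/k\}$ is $Z_\sigma$. In particular the intersection of a zero-set with a cozero set is $Z_\sigma$.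

A space is hereditarily Lindel\"of exactly when every family of open sets has a countable subfamily with the same union, and it suffices to check this for families of sets from a fixed base. We say that a set $O$ \emph{distinguishes} two points if it contains exactly one of them.

\begin{lemma}\label{lem:ladder}
\begin{enumerate}
\item[(a)] In a hereditarily Lindel\"of space every closed set is a zero-set, and the space is perfectly normal.
\item[(b)] Countable spaces are cosmic. Cosmic spaces are hereditarily Lindel\"of, hereditarily separable and submetrizable.
\item[(c)] If $X$ is Lindel\"of and submetrizable, there are open sets $O_n\subset X$ $(n\in\omega)$ such that any two points of $X$ are distinguished by some $O_n$.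
\end{enumerate}
\end{lemma}

\begin{proof}
(a) An open set is a union of cozero sets, hence a union of countably many of them, hence cozero. So a closed set has the form $g^{-1}(0)=\bigcap_k\{|g|<1/k\}$, and disjoint closed sets $g^{-1}(0)$ and $h^{-1}(0)$ are separated by the continuous function $|g|/(|g|+|h|)$.

(b) In a countable space the singletons form a countable network. Let $\mathcal N$ be a countable network of $X$. Its traces form a countable network of any subspace, so for the first two properties it is enough to show that $X$ is Lindel\"of and separable. Given an open cover, choose one member containing $N$ for each $N\in\mathcal N$ that lies in some member; these cover $X$. One point from each nonempty $N\in\mathcal N$ gives a countable dense set. For each pair $N,N'\in\mathcal N$ for which some $g\in C(X)$ has $g<1/3$ on $N$ and $g>2/3$ on $N'$, fix one such $g$. These countably many functions separate points: if $x\ne y$, take $h\in C(X)$ with $h(x)=0$, $h(y)=1$, and $N,N'\in\mathcal N$ with $x\in N\subset\{h<1/3\}$ and $y\in N'\subset\{h>2/3\}$; the function fixed for this pair separates $x$ from $y$. Together they define a continuous injection of $X$ into $\mathbb R^\omega$.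

(c) The image of $X$ under a continuous injection into a metrizable space is Lindel\"of and metrizable, so it has a countable base. Let the $O_n$ be the preimages of the basic sets.
\end{proof}

For a countable closed discrete set $D\subset\mathbb R$, such as $\omega=\{0,1,2,\dots\}$, $\mathbb Z$ or $\{-1,0,1\}$, put $B_1(X,D)=\{f\in B_1(X): f(X)\subset D\}$. This is a closed subspace of $B_1(X)$, and a basic neighborhood of $f$ in it prescribes the values at finitely many points exactly. The next lemma describes its members by their fibers, with no reference to approximating sequences.

\begin{lemma}\label{lem:fibers}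
\begin{enumerate}
\item[(a)] If $f\in B_1(X)$ and $O\subset\mathbb R$ is open, then $f^{-1}(O)$ is $Z_\sigma$.
\item[(b)] If $f\colon X\to\mathbb R$ has countable range and all its fibers are $Z_\sigma$, then $f\in B_1(X)$.
\item[(c)] If $X=\bigcup_kS_k$ is a countable union of $Z_\sigma$ sets, there are pairwise disjoint $Z_\sigma$ sets $P_k\subset S_k$ with $\bigcup_kP_k=X$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) If $f=\lim_jf_j$ with $f_j$ continuous, then $\{f>a\}=\bigcup_{k\ge1}\bigcup_m\bigcap_{j\ge m}\{f_j\ge a+1/k\}$ is $Z_\sigma$, and $\{f<b\}=\{-f>-b\}$ is $Z_\sigma$ as well. Now write $O$ as a countable union of intervals $(a,b)$.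

(b) Let $v_0,v_1,\dots$ be distinct reals among which all values of $f$ occur, and let $f^{-1}(v_n)=\bigcup_jZ_{n,j}$ with zero-sets $Z_{n,j}$ increasing in $j$. Fix $m$ and write $Z_{n,m}=g_n^{-1}(0)$ for $n\le m$. These sets are pairwise disjoint, so at each point at most one $g_n$ vanishes. Put $h_n=\prod_{l\le m,\,l\ne n}|g_l|$. At a point where $g_n$ vanishes, $h_n>0$ and $h_l=0$ for $l\ne n$; at a point where no $g_l$ vanishes, all $h_l$ are positive. Hence
\[
f_m=\frac{\sum_{n\le m}v_nh_n}{\sum_{n\le m}h_n}
\]
is continuous and equals $v_n$ on $Z_{n,m}$. If $x\in Z_{n,j}$, then $f_m(x)=v_n=f(x)$ for all $m\ge\max(n,j)$.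

(c) List all zero-sets used to write the $S_k$ as $Z_0,Z_1,\dots$, with $Z_i\subset S_{k(i)}$, and put $P_k=\bigcup_{k(i)=k}\bigl(Z_i\setminus\bigcup_{l<i}Z_l\bigr)$.
\end{proof}

By (a) and (b), $B_1(X,D)$ consists of the functions $X\to D$ with $Z_\sigma$ fibers. So a bijection $D\to D'$ induces a homeomorphism $B_1(X,D)\cong B_1(X,D')$. Likewise a bijection $\varphi\colon\omega^2\to\omega$ induces a homeomorphism $(f,g)\mapsto\varphi\circ(f,g)$ of $B_1(X,\omega)^2$ onto $B_1(X,\omega)$: a fiber of $\varphi\circ(f,g)$ is the intersection of a fiber of $f$ with a fiber of $g$, and a fiber of $f$ or $g$ is a countable union of fibers of $\varphi\circ(f,g)$. Products of Lindel\"of spaces need not be Lindel\"of, but here we obtain: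

\begin{corollary}\label{cor:square}
If $B_1(X)$ is Lindel\"of, then $B_1(X,\omega)$ and $B_1(X,\omega)^2$ are Lindel\"of.
\end{corollary}

An \emph{accumulation point} of an indexed family $(f_\delta)_{\delta<\omega_1}$ in a space $E$ is a point $g\in E$ every neighborhood of which contains $f_\delta$ for uncountably many $\delta$. In a Lindel\"of space every such family has an accumulation point: otherwise each point has an open neighborhood containing $f_\delta$ for only countably many $\delta$, and a countable subcover accounts for only countably many indices. This yields the basic obstruction.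

\begin{lemma}\label{lem:obstruction}
Let $E\subset\omega^X$ be a Lindel\"of subspace. There are no distinct points $x_\alpha\in X$ $(\alpha<\omega_1)$ such that for every $\delta<\omega_1$ some $f_\delta\in E$ is injective on $\{x_\alpha:\alpha<\delta\}$.
\end{lemma}

\begin{proof}
Suppose that such points and functions exist, and let $g\in E$ be an accumulation point of $(f_\delta)$. For $\beta\ne\gamma$, uncountably many $f_\delta$ agree with $g$ at $x_\beta$ and $x_\gamma$. Taking such a $\delta>\max(\beta,\gamma)$ gives $g(x_\beta)\neq g(x_\gamma)$. So $g$ maps an uncountable set injectively into $\omega$, which is impossible.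
\end{proof}

\begin{example}\label{ex:discrete}
If $X$ is an uncountable set, then $\mathbb R^X$ is not Lindel\"of: its closed subspace $\omega^X$ contains a function injective on any given countable set. For an uncountable discrete space $X$ we have $B_1(X)=\mathbb R^X$, so $B_1(X)$ is not Lindel\"of.
\end{example}

The proofs of Theorems~\ref{thm:higher}, \ref{thm:HL} and \ref{thm:BC} all consist in finding, inside the function class at hand, the functions $f_\delta$ that Lemma~\ref{lem:obstruction} forbids.

\section{Higher Baire classes}\label{sec:higher}

The most naive $f_\delta$ numbers the points $x_\beta$, $\beta<\delta$, by positive integers and vanishes elsewhere. It is of Baire class two as soon as points are zero-sets, so this is what must be proved first.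

\begin{proof}[Proof of Theorem~\ref{thm:higher}]
If $X$ is countable, $B_\alpha(X)\subset\mathbb R^X$ is second countable, hence Lindel\"of. Conversely, let $B_\alpha(X)$ be Lindel\"of. Constant sequences show that $B_1(X)\subset B_2(X)\subset B_\alpha(X)$.

\emph{Every point is a zero-set.} For every Baire function $f$ there are $g_n\in C(X)$ $(n\in\omega)$ such that $f(x)=f(y)$ whenever $g_n(x)=g_n(y)$ for all $n$. This follows by induction on the class: for a pointwise limit of functions $f_j$, collect the continuous functions chosen for all the $f_j$. Suppose that $\{x\}$ is not a zero-set. If $f\in B_\alpha(X)$ and $f(x)=1$, the zero-set $\bigcap_n\{g_n=g_n(x)\}$ contains a point $a\ne x$, and $f(a)=1$. Thus the closed set $\{f\in B_\alpha(X):f(x)=1\}$ is covered by the open sets $\{f:f(a)>0\}$, $a\ne x$. Let the points $a_n$ $(n\in\omega)$ give a countable subcover, and choose $u_n\in C(X)$ with $u_n(x)=1$ and $u_n(a_n)=0$. The indicator function of the zero-set $\bigcap_nu_n^{-1}(1)$ is Baire-one by Lemma~\ref{lem:fibers}(b), equals $1$ at $x$, and vanishes at every $a_n$. It is not covered, a contradiction.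

\emph{$X$ is countable.} Otherwise take distinct points $x_\beta$ $(\beta<\omega_1)$. For $\delta<\omega_1$ let $f_\delta$ map $\{x_\beta:\beta<\delta\}$ injectively into $\omega\setminus\{0\}$ and vanish elsewhere. The function that agrees with $f_\delta$ where $f_\delta\le m$ and vanishes elsewhere has fibers that are zero-sets (empty or single points) or cozero sets (complements of finite sets), so it is Baire-one. These functions converge to $f_\delta$ as $m\to\infty$, so $f_\delta\in B_2(X)$. This contradicts Lemma~\ref{lem:obstruction} for the closed subspace $E=B_\alpha(X)\cap\omega^X$ of $B_\alpha(X)$.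
\end{proof}

The hypothesis $\alpha\ge2$ is used only to place $f_\delta$ in the class. For $\alpha=1$ the fiber $f_\delta^{-1}(0)$, the complement of a countable set, would have to be $Z_\sigma$. This fails already for $X=\mathbb R$ and a countable dense set $D$: closed subsets of $\mathbb R\setminus D$ are nowhere dense, so if $\mathbb R\setminus D$ were a countable union of closed sets, then $\mathbb R$ would be meager. In class one the value at $x_\beta$ has to be spread over a larger set around $x_\beta$.

\section{Hereditary Lindel\"ofness and the Rothberger property}\label{sec:HL}

A space that is not hereditarily Lindel\"of supplies exactly such larger sets: neighborhoods of the points $x_\beta$ that miss all later points.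

\begin{proof}[Proof of Theorem~\ref{thm:HL}]
Suppose that $B_1(X)$ is Lindel\"of and $X$ is not hereditarily Lindel\"of. Then some family $\mathcal O$ of cozero sets has no countable subfamily with the same union. By recursion on $\alpha<\omega_1$ choose $x_\alpha\in\bigcup\mathcal O\setminus\bigcup_{\beta<\alpha}O_\beta$ and $O_\alpha\in\mathcal O$ with $x_\alpha\in O_\alpha$. Given $\delta<\omega_1$, fix an injection $e_\delta\colon\delta\to\omega$ and put
\[
f_\delta(x)=\begin{cases}1+e_\delta\bigl(\min\{\beta<\delta:x\in O_\beta\}\bigr)&\text{if }x\in\bigcup_{\beta<\delta}O_\beta,\\ 0&\text{otherwise.}\end{cases}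
\]
A nonempty fiber of $f_\delta$ is either the zero-set $X\setminus\bigcup_{\beta<\delta}O_\beta$ or a set $O_\beta\setminus\bigcup_{\gamma<\beta}O_\gamma$, which is the intersection of a cozero set with a zero-set because $\beta$ is countable. So $f_\delta\in B_1(X,\omega)$. For $\beta<\delta$ the first of the sets $O_\gamma$ to contain $x_\beta$ is $O_\beta$, so $f_\delta(x_\beta)=1+e_\delta(\beta)$. Hence the points $x_\beta$ are distinct and $f_\delta$ is injective on $\{x_\beta:\beta<\delta\}$, contrary to Lemma~\ref{lem:obstruction} and Corollary~\ref{cor:square}. Perfect normality follows from Lemma~\ref{lem:ladder}(a).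
\end{proof}

For the Rothberger property we use a different closed family. A selection of one member from each of countably many countable covers is coded by a point $p\in\omega^\omega$, and it defines a function $f_p$ recording the first selected set that contains $x$, with value $0$ on the uncovered part. If no selection covers $X$, each $f_p$ has a zero; if the family of the $f_p$ were Lindel\"of, countably many points would contain a zero of each $f_p$, and a selection covering these points gives a contradiction. The difficulty is that $\{f_p:p\in\omega^\omega\}$ need not be closed. For instance, if the members of the first cover are nonempty and each point lies in only finitely many of them, then letting $p(0)\to\infty$ with the other coordinates fixed produces a limit that never takes the value $1$, while every $f_p$ does. We therefore attach to $f_p$ a second function $c_p$ that stores $p$ at a sequence of points of $X$; this is where Corollary~\ref{cor:square} is needed for the square.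

\begin{proof}[Proof of Theorem~\ref{thm:Roth}]
Finite spaces are Rothberger, so let $X$ be infinite with $B_1(X)$ Lindel\"of. By Theorem~\ref{thm:HL} and Lemma~\ref{lem:ladder}(a), $X$ is Lindel\"of, its open sets are cozero and its points are zero-sets. So it suffices to consider covers $\mathcal U_n=\{U_{n,m}:m\in\omega\}$ by cozero sets. For $p\in\omega^\omega$ let $N_p=X\setminus\bigcup_nU_{n,p(n)}$, and suppose that $N_p\ne\emptyset$ for all $p$. Let $f_p(x)=0$ for $x\in N_p$ and $f_p(x)=1+\min\{n:x\in U_{n,p(n)}\}$ otherwise. The fibers are the zero-set $N_p$ and the sets $U_{n,p(n)}\setminus\bigcup_{l<n}U_{l,p(l)}$, so $f_p\in B_1(X,\omega)$.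

There are pairwise disjoint nonempty open sets $G_n\subset X$ $(n\in\omega)$. Indeed, an infinite open set $W$ contains two nonempty open sets with disjoint closures, and for one of them, $G$, the open set $W\setminus\overline G$ is infinite; start with $W=X$ and repeat inside $W\setminus\overline G$. Pick $z_n\in G_n$, and let $c_p(z_n)=p(n)+1$ and $c_p=0$ off $\{z_n:n\in\omega\}$. The fibers of positive values are countable, and
\[
c_p^{-1}(0)=\Bigl(X\setminus\bigcup_nG_n\Bigr)\cup\bigcup_n\bigl(G_n\setminus\{z_n\}\bigr)
\]
is the union of a zero-set and a cozero set. So $c_p\in B_1(X,\omega)$.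

\emph{The set $\mathcal H=\{(c_p,f_p):p\in\omega^\omega\}$ is closed in $B_1(X,\omega)^2$.} Let $(c,f)\in\overline{\mathcal H}$. At each single point $c$ agrees with some $c_{p'}$, so $c(z_n)\ge1$ for all $n$ and $c=0$ off $\{z_n:n\in\omega\}$. Thus $c=c_p$ for $p(n)=c(z_n)-1$. Fix $x\in X$. For every $k$ there is $p'$ such that $c_{p'}$ agrees with $c$ at $z_0,\dots,z_k$ and $f_{p'}(x)=f(x)$; this $p'$ agrees with $p$ on $\{0,\dots,k\}$. If $f(x)=k\ge1$, then $k-1$ is the least $n$ with $x\in U_{n,p'(n)}$, so it is the least $n$ with $x\in U_{n,p(n)}$, and $f_p(x)=k$. If $f(x)=0$, then $x\in N_{p'}$, so $x\notin U_{k,p(k)}$; as $k$ is arbitrary, $f_p(x)=0$. Hence $f=f_p$.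

By Corollary~\ref{cor:square}, $\mathcal H$ is Lindel\"of. It is covered by the open sets $\{(c,f):f(x)=0\}$, $x\in X$, because each $N_p$ is nonempty. So there are points $x_i$ $(i\in\omega)$ such that every $N_p$ contains some $x_i$. Choose $p(i)$ with $x_i\in U_{i,p(i)}$ for each $i$. Then $N_p$ contains no $x_i$, a contradiction.
\end{proof}

\section{The Borel Conjecture forces countability}\label{sec:BC}

Continuous images of Rothberger spaces are Rothberger (pull the covers back). So under BC every continuous real-valued function on a Rothberger space has countable range. Composing such a function with an injection of its range into $\omega$ gives a member of $B_1(X,\omega)$. To apply Lemma~\ref{lem:obstruction} we need one continuous function that separates countably many given points, and we obtain it as a map into the Cantor set.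

\begin{proof}[Proof of Theorem~\ref{thm:BC}]
If $X$ is countable, $B_1(X)\subset\mathbb R^X$ is second countable. Conversely, let $B_1(X)$ be Lindel\"of and suppose that $x_\alpha\in X$ $(\alpha<\omega_1)$ are distinct. By Theorem~\ref{thm:HL} and Lemma~\ref{lem:ladder}(a) there are continuous $g_\alpha\colon X\to[0,1]$ with $g_\alpha^{-1}(0)=\{x_\alpha\}$. By Theorem~\ref{thm:Roth} and BC each $g_\alpha(X)$ is countable. Choose positive numbers $r_{\alpha,j}\notin g_\alpha(X)$ with $r_{\alpha,j}\to0$ as $j\to\infty$. The sets $K_{\alpha,j}=\{g_\alpha<r_{\alpha,j}\}=\{g_\alpha\le r_{\alpha,j}\}$ are clopen, and $\bigcap_jK_{\alpha,j}=\{x_\alpha\}$.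

For $0<\delta<\omega_1$ let $h_\delta\colon X\to2^{\delta\times\omega}$ be the continuous map whose coordinates are the indicator functions of the sets $K_{\alpha,j}$, $\alpha<\delta$, $j\in\omega$. The space $2^{\delta\times\omega}$ is homeomorphic to the Cantor set in $\mathbb R$, and $h_\delta(X)$ is Rothberger, so $h_\delta(X)$ is countable by BC. If $\alpha<\delta$ and $h_\delta(y)=h_\delta(x_\alpha)$, then $y\in K_{\alpha,j}$ for all $j$, so $y=x_\alpha$. Let $f_\delta$ be the composition of $h_\delta$ with an injection $h_\delta(X)\to\omega$. Its fibers are closed, hence zero-sets, so $f_\delta\in B_1(X,\omega)$, and $f_\delta$ is injective on $\{x_\alpha:\alpha<\delta\}$. This contradicts Lemma~\ref{lem:obstruction}.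
\end{proof}

\section{Tools for proving that $B_1(X)$ is Lindel\"of}\label{sec:tools}

We turn to the counterexamples. The first step replaces the covering property by a statement about accumulation points of integer-valued functions; a real-valued function is recovered from its integer part and binary digits.

\begin{lemma}\label{lem:reduction}
$B_1(X)$ is a continuous image of a closed subspace of $B_1(X,\omega)^\omega$. Consequently, if $|X|\le\omega_1$ and every family $(f_\delta)_{\delta<\omega_1}$ in $B_1(X,\omega)^\omega$ has an accumulation point in $B_1(X,\omega)^\omega$, then $B_1(X)$ is Lindel\"of.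
\end{lemma}

\begin{proof}
The space $E=B_1(X,\mathbb Z)\times\prod_{j\ge1}B_1(X,\{-1,0,1\})$ is homeomorphic to the closed subspace $B_1(X,\omega)\times\prod_{j\ge1}B_1(X,\{0,1,2\})$ of $B_1(X,\omega)^\omega$. Define $\Theta\colon E\to\mathbb R^X$ by $\Theta(k,(\varepsilon_j))=k+\sum_{j\ge1}2^{-j}\varepsilon_j$. For each $x\in X$ the value $\Theta(k,(\varepsilon_j))(x)$ is the sum of a uniformly convergent series of continuous functions on $E$, so $\Theta$ is continuous. Its values are Baire-one: if $k=\lim_mk_m$ and $\varepsilon_j=\lim_m\varepsilon_{j,m}$ with continuous $k_m$ and $\varepsilon_{j,m}$, where $|\varepsilon_{j,m}|\le1$ after truncation, then the functions $k_m+\sum_j2^{-j}\varepsilon_{j,m}$ are continuous and converge pointwise to $\Theta(k,(\varepsilon_j))$, since the tails of the series are bounded uniformly in $m$.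

The map $\Theta$ is onto $B_1(X)$. Let $f\in B_1(X)$. The sets $\{|f-n|<1\}$, $n\in\mathbb Z$, cover $X$ and are $Z_\sigma$ by Lemma~\ref{lem:fibers}(a). Parts (c) and (b) of that lemma give $k\in B_1(X,\mathbb Z)$ with $|f-k|<1$. Suppose that $g_m=k+\sum_{1\le j\le m}2^{-j}\varepsilon_j\in B_1(X)$ satisfies $|f-g_m|<2^{-m}$. The interval $(-2^{-m},2^{-m})$ is covered by the three open intervals of radius $2^{-m-1}$ with centers $\varepsilon2^{-m-1}$, $\varepsilon\in\{-1,0,1\}$. So the $Z_\sigma$ sets $\{|f-g_m-\varepsilon2^{-m-1}|<2^{-m-1}\}$ cover $X$, and the same two parts give $\varepsilon_{m+1}\in B_1(X,\{-1,0,1\})$ with $|f-g_{m+1}|<2^{-m-1}$. In the limit $f=\Theta(k,(\varepsilon_j))$.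

For the second assertion it suffices to show that $\mathcal F=B_1(X,\omega)^\omega$ is Lindel\"of. Since $|X|\le\omega_1$, the space $\mathcal F$ has a base of size at most $\omega_1$. If $\mathcal F$ is not Lindel\"of, it has a cover $\{W_\xi:\xi<\omega_1\}$ by basic open sets with no countable subcover. Choose $f_\delta\in\mathcal F\setminus\bigcup_{\xi<\delta}W_\xi$. Each point of $\mathcal F$ lies in some $W_\xi$, which contains $f_\delta$ only for $\delta\le\xi$; so $(f_\delta)$ has no accumulation point.
\end{proof}

An accumulation point must itself have $Z_\sigma$ fibers, so it has to be assembled from countably many pieces. Each piece says that on a certain set many of the functions take a common value.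

\begin{lemma}\label{lem:assembly}
Let $f_\delta=(f_\delta^i)_{i\in\omega}\in B_1(X,\omega)^\omega$ for $\delta<\omega_1$. Let $\mathcal I$ be a countable set, and for $a\in\mathcal I$ let $i_a,n_a\in\omega$, a $Z_\sigma$ set $C_a\subset X$ and a set $H_a\subset\omega_1$ be given such that
\begin{enumerate}
\item[(i)] for each $a\in\mathcal I$ and each $x\in C_a$, we have $f_\delta^{i_a}(x)=n_a$ for all but countably many $\delta\in H_a$;
\item[(ii)] $\bigcap_{a\in q}H_a$ is uncountable for every finite nonempty $q\subset\mathcal I$;
\item[(iii)] for each $x\in X$ and $i\in\omega$ there is $a\in\mathcal I$ with $i_a=i$ and $x\in C_a$.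
\end{enumerate}
Then $(f_\delta)$ has an accumulation point in $B_1(X,\omega)^\omega$.
\end{lemma}

\begin{proof}
Put $f^i(x)=n_a$ for any $a\in\mathcal I$ with $i_a=i$ and $x\in C_a$. Such an $a$ exists by (iii). If $a$ and $b$ are two of them, then by (i) and (ii) some $\delta\in H_a\cap H_b$ has $n_a=f^i_\delta(x)=n_b$. The fiber $(f^i)^{-1}(n)$ is the union of the countably many sets $C_a$ with $i_a=i$ and $n_a=n$, so $f^i\in B_1(X,\omega)$. Given pairs $(x_j,i_j)$, $j\le m$, choose $a_j\in\mathcal I$ with $i_{a_j}=i_j$ and $x_j\in C_{a_j}$. For all but countably many $\delta$ in the uncountable set $\bigcap_{j\le m}H_{a_j}$ we have $f_\delta^{i_j}(x_j)=f^{i_j}(x_j)$ for all $j\le m$. So $(f^i)_{i\in\omega}$ is an accumulation point.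
\end{proof}

In the applications $\mathcal I$ is the union of an increasing sequence of finite sets, each satisfying (ii), and (iii) imposes $\omega_1$ requirements on this sequence. The next lemma says when so many requirements can be met in countably many steps. A subset $D$ of a partially ordered set $\mathbb P$ is \emph{dense} if for every $q\in\mathbb P$ there is $r\in D$ with $r\le q$. The cardinal $\operatorname{cov}(\mathcal M)$ is the least number of meager sets that cover $\mathbb R$. In the game $G_1(\mathcal O,\mathcal O)$ on a space $K$, in each round $n\in\omega$ player ONE plays an open cover of $K$ and player TWO picks one of its members; TWO wins if the picked sets cover $K$, and ONE wins otherwise. If $K$ is not Rothberger, ONE wins by playing a fixed sequence of covers. Pawlikowski's theorem \cite{Paw} is the converse: \emph{if a separable metrizable space $K$ is Rothberger, then ONE has no winning strategy in $G_1(\mathcal O,\mathcal O)$ on $K$.} Thus a Rothberger space can be covered even when each cover depends on the sets picked before.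

\begin{lemma}\label{lem:chain}
Let $\mathbb P$ be a nonempty countable partially ordered set, let $\mathcal E$ be a countable family of dense subsets of $\mathbb P$, and let $D_y\subset\mathbb P$ be dense for $y\in Y$, where $0<|Y|\le\omega_1$. Assume one of the following.
\begin{enumerate}
\item[(a)] $\operatorname{cov}(\mathcal M)>\omega_1$.
\item[(b)] There is a map $\kappa$ from $Y$ onto a separable metrizable Rothberger space $K$ such that for each $r\in\mathbb P$ the set $O_r=\{y\in Y:r\in D_y\}$ equals $\kappa^{-1}(V_r)$ for an open set $V_r\subset K$.
\end{enumerate}
Then there is a decreasing sequence in $\mathbb P$ that has a term in every $E\in\mathcal E$ and in every $D_y$.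
\end{lemma}

\begin{proof}
Let $\mathbb P=\{q_m:m\in\omega\}$.

(a) For $p\in\omega^\omega$ let $r_0^p=q_{p(0)}$, and let $r_{n+1}^p$ be $q_{p(n+1)}$ if $q_{p(n+1)}\le r_n^p$ and $r_n^p$ otherwise. For dense $D\subset\mathbb P$ the set $W_D=\{p:r_n^p\in D\text{ for some }n\}$ is open in $\omega^\omega$, since $r_n^p$ depends only on $p(0),\dots,p(n)$. It is dense in $\omega^\omega$, since given these values we may choose $p(n+1)=m$ with $q_m\in D$ and $q_m\le r_n^p$. The space $\omega^\omega$ is homeomorphic to $\mathbb R\setminus\mathbb Q$, nowhere dense subsets of $\mathbb R\setminus\mathbb Q$ are nowhere dense in $\mathbb R$, and $\mathbb Q$ is meager. So by (a) the space $\omega^\omega$ is not a union of $\omega_1$ nowhere dense sets, and some $p$ lies in all the sets $W_D$ in question.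

(b) List $\mathcal E\cup\{\mathbb P\}$ as $E_0,E_1,\dots$, with repetitions if necessary. We describe a strategy for ONE on $K$, who keeps an element $r_n\in\mathbb P$ on the side, starting with $r_0=q_0$. In round $n$ he takes the first $r_n'\in E_n$ in the list $(q_m)$ with $r_n'\le r_n$ and plays $\{V_r:r\le r_n'\}$. This is a cover of $K$: a point of $K$ has the form $\kappa(y)$, some $r\le r_n'$ belongs to $D_y$, and then $y\in O_r$ and $\kappa(y)\in V_r$. When TWO picks a member $V$, ONE lets $r_{n+1}$ be the first $r\le r_n'$ with $V_r=V$. By Pawlikowski's theorem this strategy is not winning, so in some play $K=\bigcup_nV_{r_{n+1}}$. Then $Y=\bigcup_nO_{r_{n+1}}$, which says that every $D_y$ contains some $r_{n+1}$. The sequence $r_0\ge r_0'\ge r_1\ge r_1'\ge\cdots$ is as required.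
\end{proof}

The Rothberger spaces $K$ will come from Luzin sets.

\begin{lemma}\label{lem:luzin}
\begin{enumerate}
\item[(a)] Uncountable subsets of a Luzin set in $B$, and unions of countably many Luzin sets in $B$, are Luzin sets in $B$.
\item[(b)] If there is a Luzin set, there is a Luzin set of size $\omega_1$ in $\omega^\omega$.
\item[(c)] Countable spaces, and unions of countably many Rothberger subspaces of a space, are Rothberger.
\item[(d)] Every subspace of a Luzin set in a separable metrizable space $B$ is Rothberger.
\end{enumerate}
\end{lemma}

\begin{proof}
Part (a) is immediate from the definition. For (b), a subset of size $\omega_1$ of $L\setminus\mathbb Q$, with $L$ Luzin in $\mathbb R$, is Luzin in $\mathbb R\setminus\mathbb Q\cong\omega^\omega$, because nowhere dense subsets of $\mathbb R\setminus\mathbb Q$ are nowhere dense in $\mathbb R$. For (c), split the sequence of covers into infinitely many infinite subsequences and use one for each subspace; a countable space is a countable union of points. For (d), by (a) and (c) it suffices to treat a Luzin set $L$. Use the even-numbered covers to cover a countable dense subset of $L$. The selected sets have a union $U$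 that is open and dense in $L$, so $L\setminus U$ is nowhere dense in $L$, hence in $B$, and is therefore countable. Cover it using the odd-numbered covers.
\end{proof}

\section{A split Luzin set}\label{sec:luzin}

In this section we prove Theorem~\ref{thm:luzin}. On a Luzin set an integer-valued Baire-one function is constant on many intervals, and what the intervals leave uncovered is countable; this is what makes an assembly from countably many pieces possible. To destroy submetrizability we split each point in two, in such a way that an open set can tell the two halves apart at only countably many points.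

Let $L_0$ be a Luzin set of size $\omega_1$ and let $L=\bigcup_{r\in\mathbb Q}(L_0+r)$. Translates of Luzin sets are Luzin, so $L$ is Luzin of size $\omega_1$. Moreover $L\cap I$ is uncountable for every nonempty open interval $I$: some interval shorter than $I$ meets $L_0$ in an uncountable set, and one of its rational translates lies in $I$.

Let $X=L\times\{0,1\}$, let $\pi\colon X\to\mathbb R$ be the first projection, and for $l\in L$ let $R_l=\{(l,1)\}\cup\pi^{-1}((l,\infty))$, so that $X\setminus R_l=\{(l,0)\}\cup\pi^{-1}((-\infty,l))$. Give $X$ the topology generated by the sets $R_l$ and $X\setminus R_l$. These clopen sets distinguish any two points: $R_l$ distinguishes $(l,0)$ from $(l,1)$, and points over $l'<l''$ are distinguished by $R_l$ with $l'<l<l''$. So $X$ is Hausdorff with a base of clopen sets, hence Tychonoff. Since $L$ is dense in $\mathbb R$, we have $\pi^{-1}((a,\infty))=\bigcup_{l>a}R_l$ and $\pi^{-1}((-\infty,b))=\bigcup_{l<b}(X\setminus R_l)$, so $\pi$ is continuous, and the sets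
\[
\{(l,1)\}\cup\pi^{-1}((l,b))\quad(b>l),\qquad\{(l,0)\}\cup\pi^{-1}((a,l))\quad(a<l)
\]
form neighborhood bases at $(l,1)$ and $(l,0)$. These are the neighborhoods in the lexicographic order topology. An order isomorphism $\mathbb R\to(0,1)$ therefore embeds $X$ in the double arrow space, which is hereditarily Lindel\"of and hereditarily separable \cite[3.10.C]{Eng}. So $X$ has both properties, and by Lemma~\ref{lem:ladder}(a) its points are zero-sets and its open sets are cozero.

\begin{lemma}\label{lem:splitnotsub}
$X$ is not submetrizable.
\end{lemma}

\begin{proof}
Let $O\subset X$ be open and let $A=\{l\in L:(l,1)\in O,\ (l,0)\notin O\}$. Assign to $l\in A$ a rational $b_l>l$ with $\pi^{-1}((l,b_l))\subset O$. If $l<l'$ in $A$ had $b_l=b_{l'}$, then $l'\in(l,b_l)$ and $(l',0)\in O$, which is false. So $A$ is countable. Reversing the order shows that $\{l:(l,0)\in O,\ (l,1)\notin O\}$ is countable. Hence countably many open sets distinguish $(l,0)$ from $(l,1)$ for only countably many $l$, and Lemma~\ref{lem:ladder}(c) applies.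
\end{proof}

A \emph{rational interval} is a nonempty open interval with rational endpoints.

\begin{lemma}\label{lem:splitconst}
If $f\in B_1(X,\omega)$ and $I$ is a rational interval, then $f$ is constant on $\pi^{-1}(J)$ for some rational interval $J\subset I$.
\end{lemma}

\begin{proof}
Write $f^{-1}(n)=\bigcup_jC_{n,j}$ with $C_{n,j}$ closed. Since $L\cap I$ is uncountable, some set $A=\{l\in L\cap I:(l,0)\in C_{n,j}\}$ is uncountable. As $L$ is Luzin, $A$ is not nowhere dense, so it is dense in a rational interval $J\subset I$. Every neighborhood of a point of $\pi^{-1}(J)$ contains $\pi^{-1}(J')$ for a nonempty open interval $J'\subset J$, and so contains a point $(l,0)$ with $l\in A$. Hence $\pi^{-1}(J)\subset\overline{C_{n,j}}=C_{n,j}$.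
\end{proof}

In particular no $f\in B_1(X,\omega)$ is injective on a dense subset of $X$. We now construct accumulation points, first in the case that can be done by hand.

\begin{example}[two values]\label{ex:twovalued}
Every family $(f_\delta)_{\delta<\omega_1}$ in $B_1(X,\{0,1\})$ has an accumulation point in $B_1(X,\{0,1\})$.

List the rational intervals as $I_0,I_1,\dots$ and let $A_0=\omega_1$. Given an uncountable set $A_k\subset\omega_1$, Lemma~\ref{lem:splitconst} assigns to each $\delta\in A_k$ a rational interval $J\subset I_k$ and a value $n$ with $f_\delta\equiv n$ on $\pi^{-1}(J)$. There are countably many pairs $(J,n)$, so one of them, $(J_k,n_k)$, serves an uncountable set $A_{k+1}\subset A_k$. The union $V=\bigcup_kJ_k$ is open and dense in $\mathbb R$, so $L\setminus V$ is countable. List the points of $X\setminus\pi^{-1}(V)$ as $y_0,y_1,\dots$. We choose $e_j\in\{0,1\}$ so that the sets $B_j=\{\delta:f_\delta(y_l)=e_l\text{ for }l<j\}$ meet every $A_k$ in an uncountable set. This holds for $B_0=\omega_1$. Suppose that it holds for $B_j$ and that neither value works for $y_j$: for $e=0,1$ there is $k_e$ such that only countably many $\delta\in A_{k_e}\cap B_j$ have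 $f_\delta(y_j)=e$. Then $A_k\cap B_j$ is countable for $k=\max(k_0,k_1)$, a contradiction. Lemma~\ref{lem:assembly}, in the one coordinate that is present, applies to the pieces $\pi^{-1}(J_k)$ with value $n_k$ and index set $A_{k+1}$, and $\{y_j\}$ with value $e_j$ and index set $B_{j+1}$.
\end{example}

With infinitely many values the last step breaks down: the value $e$ may be excluded at stage $k_e$ with $k_e\to\infty$, and then no value is left for $y_j$. A point can always be given a value at a finite stage, since $A_k$ splits into countably many parts according to the value at that point. But the leftover points are known only when the construction is over. There are two kinds of them. At a given stage, some points lie in no interval that could be added to the construction; there are countably many of these, and by closing off we can collect in advance a countable set $S$ that contains them for all stages we shall ever visit, and treat them one by one. Every other point can be covered by an interval at every stage, and the task is to make the choices so that all of them are in fact covered. The available intervals depend on the earlier choices, which is the situation of the game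 in Lemma~\ref{lem:chain}(b).

\begin{proof}[Proof of Theorem~\ref{thm:luzin}]
By Lemma~\ref{lem:splitnotsub} and Lemma~\ref{lem:ladder}(b), $X$ is neither submetrizable nor cosmic. By Lemma~\ref{lem:reduction} it remains to find an accumulation point for a family $f_\delta=(f_\delta^i)_{i\in\omega}\in B_1(X,\omega)^\omega$, $\delta<\omega_1$.

An \emph{item} is a formal triple $a$ of one of two kinds, with $i_a=i$, $n_a=n$ in $\omega$: a \emph{point item} $\langle i,x,n\rangle$ with $x\in X$ and $C_a=\{x\}$, or an \emph{interval item} $\langle i,J,n\rangle$ with $J$ a rational interval and $C_a=\pi^{-1}(J)$. In both cases $C_a$ is $Z_\sigma$, and we put $H_a=\{\delta<\omega_1:f^i_\delta\equiv n\text{ on }C_a\}$. A \emph{condition} is a finite set $q$ of items such that $H_q=\bigcap_{a\in q}H_a$ is uncountable, where $H_\emptyset=\omega_1$.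

For a condition $q$ and $i\in\omega$ let $V(q,i)$ be the union of all rational intervals $J$ such that $q\cup\{\langle i,J,n\rangle\}$ is a condition for some $n$. This open set is dense in $\mathbb R$: given a rational interval $I$, Lemma~\ref{lem:splitconst} assigns to each $\delta\in H_q$ a pair $(J,n)$ with $J\subset I$ and $f_\delta^i\equiv n$ on $\pi^{-1}(J)$, and one pair occurs for uncountably many $\delta$. So $L\setminus V(q,i)$ is countable.

For a countable set $S\subset L$ let $\mathbb P(S)$ be the countable set of conditions all of whose point items $\langle i,x,n\rangle$ have $\pi(x)\in S$. Let $S_0=\emptyset$, let $S_{k+1}$ be the union of $S_k$ and the sets $L\setminus V(q,i)$ for $q\in\mathbb P(S_k)$, $i\in\omega$, and let $S=\bigcup_kS_k$ and $\mathbb P=\mathbb P(S)$. Each $q\in\mathbb P$ is finite and so lies in some $\mathbb P(S_k)$; hence $L\setminus V(q,i)\subset S$ for all $q\in\mathbb P$ and $i\in\omega$. Order $\mathbb P$ by $r\le q$ if and only if $r\supset q$.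

For $x\in X$ and $i\in\omega$ let $D_{x,i}$ be the set of $r\in\mathbb P$ that contain an item $a$ with $i_a=i$ and $x\in C_a$. It is dense. Indeed, let $q\in\mathbb P$. If $\pi(x)\in S$, some $n$ has $f_\delta^i(x)=n$ for uncountably many $\delta\in H_q$, and $q\cup\{\langle i,x,n\rangle\}\in D_{x,i}$. If $\pi(x)\notin S$, then $\pi(x)\in V(q,i)$, so there are $J\ni\pi(x)$ and $n$ with $q\cup\{\langle i,J,n\rangle\}\in D_{x,i}$.

Apply Lemma~\ref{lem:chain}(b) with $\mathcal E=\{D_{x,i}:\pi(x)\in S,\ i\in\omega\}$, $Y=\pi^{-1}(L\setminus S)\times\omega$, $K=(L\setminus S)\times\omega$ and $\kappa(x,i)=(\pi(x),i)$. The space $K$ is Rothberger by Lemma~\ref{lem:luzin}(c),(d). For $r\in\mathbb P$ the point items of $r$ concern no point of $\pi^{-1}(L\setminus S)$, so $O_r=\kappa^{-1}(V_r)$, where $V_r$ is the union of the open sets $\bigl(J\cap(L\setminus S)\bigr)\times\{i\}$ over the interval items $\langle i,J,n\rangle\in r$. We obtain conditions $q_0\subset q_1\subset\cdots$ in $\mathbb P$ such that every $D_{x,i}$ contains some $q_k$. The set $\mathcal I=\bigcup_kq_k$ satisfies the hypotheses of Lemma~\ref{lem:assembly}: (i) holds by the definition of $H_a$, (ii) holds because a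 finite subset of $\mathcal I$ lies in some $q_k$, and (iii) holds because the sets $D_{x,i}$ are met.
\end{proof}

\section{Branches of a Suslin tree}\label{sec:suslin}

A space refuting (3) must, by Theorem~\ref{thm:HL}, be hereditarily Lindel\"of without being hereditarily separable. A space of branches of a tree is hereditarily Lindel\"of when antichains are countable, and it is nonseparable when the branches are countable and have unbounded lengths. We take such a space and keep only a Luzin set of branches of each length, so that an analogue of Lemma~\ref{lem:splitconst} holds. The new difficulty is that the tree has $\omega_1$ nodes where before there were countably many rational intervals, so the pigeonhole principle has to be replaced by Fodor's lemma.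

\subsection*{Trees and stationary sets}
A \emph{tree} is a partially ordered set $T$ in which the predecessors of each node $t$ are well-ordered; their order type is the height $\operatorname{ht}(t)$. Let $T_\alpha$ be the set of nodes of height $\alpha$ and $T|\alpha=\bigcup_{\beta<\alpha}T_\beta$. An \emph{antichain} is a set of pairwise incomparable nodes. A \emph{Suslin tree} is a tree of height $\omega_1$ in which all chains and antichains are countable; in particular its levels are countable. It is a textbook fact that if there is a Suslin tree, there is one in which every node has at least two immediate successors and has extensions at all higher levels below $\omega_1$. In such a tree a node of height $\alpha$ has at least $2^n$ extensions of height $\alpha+n$, hence infinitely many of height $\alpha+\omega$. Passing to the subtree of nodes of limit height, we fix a tree $T$ of height $\omega_1$ such that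
\begin{itemize}
\item all antichains, in particular all levels $T_\alpha$ $(\alpha<\omega_1)$, are countable;
\item every node has infinitely many immediate successors and has extensions at all higher levels.
\end{itemize}
Call $D\subset T$ \emph{upward closed} if $t'\ge t\in D$ implies $t'\in D$, and \emph{cofinal} if every node has an extension in $D$. Countability of antichains enters mainly through the following lemma.

\begin{lemma}\label{lem:levels}
If $D\subset T$ is upward closed and cofinal, then $T_\mu\subset D$ for all sufficiently large $\mu<\omega_1$.
\end{lemma}

\begin{proof}
The set $A$ of minimal elements of $D$ is an antichain, hence countable. Let $\mu$ exceed the heights of all nodes of $A$, and let $t\in T_\mu$. Take $t'\ge t$ in $D$ and $a\in A$ with $a\le t'$. Both $a$ and $t$ lie below $t'$, so they are comparable, and $a<t$ by the choice of $\mu$. Thus $t\in D$.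
\end{proof}

A set $C\subset\omega_1$ is \emph{club} if it is unbounded and closed in the order topology, and $A\subset\omega_1$ is \emph{stationary} if it meets every club set. We use these textbook facts. The set $\Lambda$ of nonzero countable limit ordinals is club, and club sets are stationary. Stationary sets are uncountable and remain stationary when a bounded set is removed. If a stationary set is a union of countably many sets, one of them is stationary. \emph{Fodor's lemma}: if $A$ is stationary and $\rho\colon A\to\omega_1$ satisfies $\rho(\delta)<\delta$ for all $\delta\in A$, then $\rho$ is constant on a stationary subset of $A$.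

\subsection*{The space $Z$}
For $\lambda\in\Lambda$ let $\mathrm{Br}_\lambda$ be the set of chains $b\subset T|\lambda$ that meet every level below $\lambda$. Such a $b$ is a \emph{branch of length} $\lambda$; it is downward closed, and $b(\alpha)$ denotes its node of height $\alpha<\lambda$. Give $\mathrm{Br}_\lambda$ the topology with base consisting of the cones $\mathrm{Br}_\lambda(s)=\{b\in\mathrm{Br}_\lambda:s\in b\}$, $s\in T|\lambda$.

Each cone $\mathrm{Br}_\lambda(s)$ is homeomorphic to $\omega^\omega$. To see this, fix $\operatorname{ht}(s)=\lambda_0<\lambda_1<\cdots$ with supremum $\lambda$. Branches $b\ni s$ correspond bijectively to increasing sequences $s=t_0<t_1<\cdots$ with $t_n\in T_{\lambda_n}$, through $t_n=b(\lambda_n)$. Each node of $T_{\lambda_n}$ has a countably infinite set of extensions in $T_{\lambda_{n+1}}$; enumerating these sets identifies the sequences with the elements of $\omega^\omega$. The basic open sets of $\omega^\omega$ correspond to the cones $\mathrm{Br}_\lambda(t)$ with $t\ge s$ in some $T_{\lambda_n}$, and these form a base of $\mathrm{Br}_\lambda(s)$. Thus $\mathrm{Br}_\lambda$, the disjoint union of the cones at the nodes of $T_0$, is separable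 and metrizable.

A branch $b\in\mathrm{Br}_\lambda$ is \emph{bounded} if some node of $T$ lies above all nodes of $b$. In that case some node of $T_\lambda$ does, and $b$ is its set of predecessors; so only countably many $b\in\mathrm{Br}_\lambda$ are bounded. By Lemma~\ref{lem:luzin}(b) each cone $\mathrm{Br}_\lambda(s)$ contains a Luzin set of size $\omega_1$, which is Luzin in $\mathrm{Br}_\lambda$ as well because the cone is open. Take the union of these sets over $s\in T|\lambda$ and delete the bounded branches. The resulting set $X_\lambda$ has size $\omega_1$, consists of unbounded branches, and satisfies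
\begin{enumerate}
\item[(L1)] $X_\lambda\cap\mathrm{Br}_\lambda(s)$ is uncountable for every $s\in T|\lambda$;
\item[(L2)] $X_\lambda$ is a Luzin set in $\mathrm{Br}_\lambda$.
\end{enumerate}
Let $Z=\bigcup_{\lambda\in\Lambda}X_\lambda$, so $|Z|=\omega_1$. For $s\in T$ let $[s]=\{z\in Z:s\in z\}$. If $s\le t$ then $[t]\subset[s]$, and if $s,t$ are incomparable then $[s]\cap[t]=\emptyset$; so these sets form a base for a topology on $Z$, and the sets $[u]$ with $u\in z$ form a neighborhood base at $z$. For $\lambda\in\Lambda$ let $F_\lambda$ be the set of $z\in Z$ of length at most $\lambda$.

\begin{lemma}\label{lem:Zbasic}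
The space $Z$ is Tychonoff and hereditarily Lindel\"of, the sets $[s]$ are clopen, and the sets $F_\lambda$ are closed. The space $Z$ is not separable, not cosmic and not submetrizable.
\end{lemma}

\begin{proof}
Let $z\in Z\setminus[s]$. No node of $z$ is $\ge s$, since $z$ is downward closed, and not all nodes of $z$ are $<s$, since $z$ is unbounded. So some $t\in z$ is incomparable with $s$, and $[t]$ is a neighborhood of $z$ disjoint from $[s]$. Thus $[s]$ is clopen. Two distinct points of $Z$ are distinct sets of nodes, so some $[s]$ distinguishes them. Hence $Z$ is Hausdorff with a base of clopen sets, and so Tychonoff.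

For $A\subset T$ the minimal elements of $A$ form a countable antichain $A_0$, and $\bigcup_{s\in A_0}[s]=\bigcup_{s\in A}[s]$. So $Z$ is hereditarily Lindel\"of.

A branch has length greater than $\lambda$ exactly when it has a node of height $\lambda$, so $Z\setminus F_\lambda=\bigcup_{t\in T_\lambda}[t]$ is open. It is nonempty, as it contains $X_{\lambda+\omega}$. A countable subset of $Z$ lies in some $F_\lambda$, so it is not dense. By Lemma~\ref{lem:ladder}(b), $Z$ is not cosmic.

Let $O_n\subset Z$ $(n\in\omega)$ be open. The set $D_n=\{s\in T:[s]\subset O_n\text{ or }[s]\cap O_n=\emptyset\}$ is upward closed. It is cofinal: if $s\notin D_n$, take $z\in[s]\cap O_n$ and $t\in z$ with $t\ge s$ and $[t]\subset O_n$. By Lemma~\ref{lem:levels} there is a node $t\in\bigcap_nD_n$. No $O_n$ distinguishes points of $[t]$, which is uncountable by (L1). By Lemma~\ref{lem:ladder}(c), $Z$ is not submetrizable.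
\end{proof}

\begin{lemma}\label{lem:Zconst}
If $f\in B_1(Z,\omega)$, $\lambda\in\Lambda$ and $s\in T|\lambda$, there are $t\ge s$ in $T|\lambda$ and $n\in\omega$ with $f\equiv n$ on $[t]\cap F_\lambda$.
\end{lemma}

\begin{proof}
Write $f^{-1}(n)=\bigcup_jC_{n,j}$ with $C_{n,j}$ closed. By (L1) some set $A=C_{n,j}\cap X_\lambda\cap[s]$ is uncountable, and by (L2) it is not nowhere dense in $\mathrm{Br}_\lambda$. So $A$ is dense in a cone $\mathrm{Br}_\lambda(t_0)$. Take $b\in A$ with $t_0\in b$, and let $t$ be the larger of the nodes $s,t_0\in b$. Then $t\ge s$, and $A\cap[u]\neq\emptyset$ for every $u\ge t$ in $T|\lambda$. A point $z\in[t]\cap F_\lambda$ has a neighborhood base of sets $[u]$ with $t\le u\in z$, and these $u$ lie in $T|\lambda$ because $z$ has length at most $\lambda$. So $z\in\overline{C_{n,j}}=C_{n,j}$.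
\end{proof}

\begin{remark}\label{rem:thin}
Thinning out the branches is necessary. If $X_\omega$ contained all unbounded branches in a cone $\mathrm{Br}_\omega(s)$, then $[s]\cap F_\omega$ would be a closed subspace of $Z$ homeomorphic to $\omega^\omega$ minus a countable set. This space is not Rothberger: if $\mathcal U_n$ consists of the sets $\{x:x(n)=m\}$, every selection misses uncountably many points of $\omega^\omega$. Closed subspaces of Rothberger spaces are Rothberger, so $B_1(Z)$ would not be Lindel\"of by Theorem~\ref{thm:Roth}.
\end{remark}

\subsection*{Items and conditions}
Fix a family $f_\delta=(f_\delta^i)_{i\in\omega}\in B_1(Z,\omega)^\omega$, $\delta<\omega_1$. The pieces offered by Lemma~\ref{lem:Zconst} are the sets $[t]\cap F_\lambda$. Countably many of them lie in a single $F_\rho$ and cannot cover $Z$, so we also need pieces of the form $[t]$. We do not ask $f_\delta^i$ to be constant on all of $[t]$: it is enough that it be constant on $[t]\cap F_\delta$, because a given point of $[t]$ lies in $F_\delta$ for all but countably many $\delta$, and this is all that Lemma~\ref{lem:assembly}(i) requires. Accordingly, an \emph{item} is a formal symbol $a$ of one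 of three kinds, with $i_a=i$ and $n_a=n$ in $\omega$:
\begin{center}
\begin{tabular}{llll}
$a$ & parameters & $C_a$ & $\delta\in\Lambda$ belongs to $H_a$ if\\
\hline
$\langle i,x,n\rangle$ & $x\in Z$ & $\{x\}$ & $f_\delta^i(x)=n$\\
$\langle i,t,\lambda,n\rangle$ & $\lambda\in\Lambda$, $t\in T|\lambda$ & $[t]\cap F_\lambda$ & $f_\delta^i\equiv n$ on $[t]\cap F_\lambda$\\
$\langle i,t,\infty,n\rangle$ & $t\in T$ & $[t]$ & $t\in T|\delta$ and $f_\delta^i\equiv n$ on $[t]\cap F_\delta$
\end{tabular}
\end{center}
Here $H_a\subset\Lambda$. The sets $C_a$ are closed, hence zero-sets by Lemmas~\ref{lem:Zbasic} and~\ref{lem:ladder}(a), and every item satisfies Lemma~\ref{lem:assembly}(i). A \emph{condition} is a finite set $q$ of items such that $H_q=\Lambda\cap\bigcap_{a\in q}H_a$ is stationary. The empty set is a condition. Stationarity, in place of the uncountability used in Section~\ref{sec:luzin}, is needed for the next lemma only: there the node $t_\delta$ ranges over $T|\delta$, which grows with $\delta$, and an uncountable set of indices may give pairwise different nodes.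

\begin{lemma}\label{lem:long}
For every condition $q$ and $i\in\omega$ there is $\mu=\mu(q,i)<\omega_1$ such that for every $t\in T_\mu$ there is $n$ for which $q\cup\{\langle i,t,\infty,n\rangle\}$ is a condition.
\end{lemma}

\begin{proof}
Let $D$ be the set of $t\in T$ for which such an $n$ exists; by Lemma~\ref{lem:levels} it suffices to show that $D$ is upward closed and cofinal. If $t\le t'$, then every $\delta\in H_{\langle i,t,\infty,n\rangle}$ with $\delta>\operatorname{ht}(t')$ belongs to $H_{\langle i,t',\infty,n\rangle}$, so only a bounded set of indices is lost and $D$ is upward closed. Let $s\in T$. For each $\delta\in H_q$ above $\operatorname{ht}(s)$, Lemma~\ref{lem:Zconst} with $\lambda=\delta$ gives $t_\delta\ge s$ in $T|\delta$ and $n_\delta$ with $f_\delta^i\equiv n_\delta$ on $[t_\delta]\cap F_\delta$. Since $\operatorname{ht}(t_\delta)<\delta$, Fodor's lemma gives $\alpha$ with $\operatorname{ht}(t_\delta)=\alpha$ on a stationary subset of $H_q$. As $T_\alpha\times\omega$ is countable, $(t_\delta,n_\delta)$ has a constant value $(t,n)$ on a stationary subset of that set. Then $s\le t\in D$.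
\end{proof}

Lemma~\ref{lem:long} takes care of the points of length greater than $\mu$. For the shorter ones we argue one length at a time, as in Section~\ref{sec:luzin}.

\begin{lemma}\label{lem:short}
For a condition $q$, $i\in\omega$ and $\lambda\in\Lambda$, let $R_\lambda(q,i)$ be the set of $x\in X_\lambda$ for which there are no $t\in x$ and $n\in\omega$ such that $q\cup\{\langle i,t,\lambda,n\rangle\}$ is a condition. Then $R_\lambda(q,i)$ is countable.
\end{lemma}

\begin{proof}
Let $s\in T|\lambda$. For each $\delta\in H_q$, Lemma~\ref{lem:Zconst} gives $t_\delta\ge s$ in $T|\lambda$ and $n_\delta$ with $f_\delta^i\equiv n_\delta$ on $[t_\delta]\cap F_\lambda$. As $(T|\lambda)\times\omega$ is countable, $(t_\delta,n_\delta)$ has a constant value $(t,n)$ on a stationary subset of $H_q$. Then $q\cup\{\langle i,t,\lambda,n\rangle\}$ is a condition, so $\mathrm{Br}_\lambda(t)$ is disjoint from $R_\lambda(q,i)$. Thus every cone of $\mathrm{Br}_\lambda$ contains a cone disjoint from $R_\lambda(q,i)$, which is therefore nowhere dense in $\mathrm{Br}_\lambda$ and countable by (L2).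
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:suslin}]
By Lemmas~\ref{lem:Zbasic} and~\ref{lem:reduction} it remains to find an accumulation point of the family $(f_\delta)$ fixed above.

\emph{A countable set of conditions.} For $\rho<\omega_1$ and countable $S\subset Z$ let $\mathbb P(\rho,S)$ be the set of conditions whose items involve only points $x\in S$, nodes $t\in T|\rho$ and ordinals $\lambda<\rho$; it is countable. Let $\rho_0=0$ and $S_0=\emptyset$. Given $\rho_k$ and $S_k$, choose $\rho_{k+1}<\omega_1$ greater than $\rho_k$ and than all $\mu(q,i)$ with $q\in\mathbb P(\rho_k,S_k)$, $i\in\omega$, and let $S_{k+1}$ be the union of $S_k$ and the sets $R_\lambda(q,i)$ with $q\in\mathbb P(\rho_k,S_k)$, $i\in\omega$, $\lambda\in\Lambda$, $\lambda<\rho_k$. Put $\rho=\sup_k\rho_k\in\Lambda$, $S=\bigcup_kS_k$ and $\mathbb P=\mathbb P(\rho,S)$, ordered by $r\le q$ if and only if $r\supset q$. Each $q\in\mathbb P$ lies in $\mathbb P(\rho_k,S_k)$ for all large $k$. Hence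
\[
\mu(q,i)<\rho\quad\text{and}\quad R_\lambda(q,i)\subset S\qquad\text{for all }q\in\mathbb P,\ i\in\omega,\ \lambda\in\Lambda,\ \lambda<\rho.
\]

\emph{Dense sets.} For $x\in Z$ and $i\in\omega$ let $D_{x,i}$ be the set of $r\in\mathbb P$ that contain an item $a$ with $i_a=i$ and $x\in C_a$. We show that $D_{x,i}$ is dense. Let $q\in\mathbb P$, let $\mu=\mu(q,i)$, and let $\lambda$ be the length of $x$.
\begin{itemize}
\item If $x\in S$, some $n$ makes $\{\delta\in H_q:f_\delta^i(x)=n\}$ stationary, and $q\cup\{\langle i,x,n\rangle\}\in D_{x,i}$.
\item If $\lambda>\mu$, then $t=x(\mu)\in T_\mu\subset T|\rho$, and Lemma~\ref{lem:long} gives $n$ with $q\cup\{\langle i,t,\infty,n\rangle\}\in D_{x,i}$.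
\item If $x\notin S$ and $\lambda\le\mu$, then $\lambda<\rho$ and $x\in X_\lambda\setminus R_\lambda(q,i)$. So there are $t\in x$ and $n$ such that $q\cup\{\langle i,t,\lambda,n\rangle\}$ is a condition. It lies in $\mathbb P$ because $t\in T|\lambda\subset T|\rho$, and in $D_{x,i}$ because $x\in[t]\cap F_\lambda$.
\end{itemize}

\emph{Meeting the dense sets.} We apply Lemma~\ref{lem:chain}(b) with $\mathcal E=\{D_{x,i}:x\in S,\ i\in\omega\}$ and $Y=(Z\setminus S)\times\omega$. The space $Z$ is not metrizable, but conditions in $\mathbb P$ mention only the countably many sets $[t]$, $t\in T|\rho$, and $F_\lambda$, $\lambda<\rho$. Let $\kappa_0\colon Z\to2^\omega$ be the map whose coordinates are the indicator functions of these sets, let $\kappa(x,i)=(\kappa_0(x),i)$ for $(x,i)\in Y$, and let $K=\kappa(Y)=\kappa_0(Z\setminus S)\times\omega$. For $r\in\mathbb P$ the point items of $r$ concern no point of $Z\setminus S$, so $O_r$ is a finite union of sets $(C_a\setminus S)\times\{i_a\}$ with $C_a=[t]\cap F_\lambda$ or $C_a=[t]$, $t\in T|\rho$, $\lambda<\rho$. Membership in such a set is decided by at most two coordinates of $\kappa_0(x)$ and by $i$, so $O_r$ is the preimage of an open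 subset of $K$.

It remains to check that $K$ is Rothberger, and by Lemma~\ref{lem:luzin}(c) it suffices to write $\kappa_0(Z\setminus S)$ as a countable union of Rothberger subspaces. Let $\lambda\in\Lambda$ with $\lambda\le\rho$. The trace of $[t]$ on $X_\lambda$ is $X_\lambda\cap\mathrm{Br}_\lambda(t)$ if $t\in T|\lambda$, which is clopen in $X_\lambda$, and is empty otherwise; the trace of $F_{\lambda'}$ is $X_\lambda$ or empty. So $\kappa_0$ is continuous on the subspace $X_\lambda$ of $\mathrm{Br}_\lambda$, and $\kappa_0(X_\lambda\setminus S)$ is Rothberger by (L2) and Lemma~\ref{lem:luzin}(d). If $x$ has length greater than $\rho$, then $x$ lies in no $F_\lambda$ with $\lambda<\rho$, and $x\in[t]$ for $t\in T|\rho$ exactly when $t<x(\rho)$. So $\kappa_0(x)$ depends only on $x(\rho)\in T_\rho$, and $\kappa_0(Z\setminus F_\rho)$ is countable. Since $Z$ is the union of $Z\setminus F_\rho$ and the countably many sets $X_\lambda$, $\lambda\le\rho$, the claim follows.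

\emph{The accumulation point.} Lemma~\ref{lem:chain} gives conditions $q_0\subset q_1\subset\cdots$ in $\mathbb P$ such that every $D_{x,i}$ contains some $q_k$. Let $\mathcal I=\bigcup_kq_k$. Hypothesis (i) of Lemma~\ref{lem:assembly} holds for all items, (ii) holds because a finite subset of $\mathcal I$ lies in some $q_k$ and $H_{q_k}$ is stationary, and (iii) holds because the sets $D_{x,i}$ are met. So $(f_\delta)$ has an accumulation point in $B_1(Z,\omega)^\omega$.
\end{proof}

\section{Independence}\label{sec:indep}

\begin{proof}[Proof of Theorem~\ref{thm:answer}]
Statements (1) and (2) follow from Theorem~\ref{thm:HL}. Under BC, which is consistent with ZFC \cite{Laver}, every $X$ with $B_1(X)$ Lindel\"of is countable by Theorem~\ref{thm:BC}, so (3), (4) and (5) hold for it by Lemma~\ref{lem:ladder}(b). The space $Z$ of Theorem~\ref{thm:suslin} violates (3), (4) and (5), and the hypothesis of that theorem is consistent with ZFC: under $V=L$ both CH and $\diamondsuit$ hold, CH gives a Luzin set, and $\diamondsuit$ gives a Suslin tree.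
\end{proof}

By Theorem~\ref{thm:luzin}, CH alone refutes (4) and (5). A Luzin set is an uncountable Rothberger set of reals by Lemma~\ref{lem:luzin}(d), so under BC there is none; this is the point at which the two families of models part.

\begin{remark}\label{rem:cohen}
The hypothesis of Theorem~\ref{thm:suslin} also holds in the model obtained by adding $\omega_2$ Cohen reals to $L$, and there the proof does not need Pawlikowski's theorem. In that model $\omega_1$ of the Cohen reals form a Luzin set and $\operatorname{cov}(\mathcal M)=\omega_2$. The forcing $\mathrm{Fn}(\omega_2,2)$ of finite partial functions from $\omega_2$ to $\{0,1\}$ is Knaster, that is, every uncountable set of conditions has an uncountable subset of pairwise compatible conditions; in particular it preserves $\omega_1$. A tree $T\in L$ as fixed in Section~\ref{sec:suslin} keeps its properties. Indeed, if a condition $p$ forced $\dot A\subset T$ to be an uncountable antichain, there would be distinct nodes $t_\xi$ and conditions $p_\xi\le p$ forcing $t_\xi\in\dot A$, for $\xi<\omega_1$, and uncountably many pairwise compatible $p_\xi$ would give an uncountable antichain of $T$ in $L$. An uncountable chain would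 give an uncountable antichain, since every node has more than one immediate successor; so $T$ remains a Suslin tree. Since $\operatorname{cov}(\mathcal M)>\omega_1$, part (a) of Lemma~\ref{lem:chain} can be used in place of part (b).
\end{remark}

\begin{thebibliography}{9}

\bibitem{Eng}
Engelking, \emph{General Topology}.

\bibitem{Laver}
R. Laver, \emph{On the consistency of Borel's conjecture}, Acta Math. 137 (1976).

\bibitem{OR}
Alexander V. Osipov, Evgenii Reznichenko, \emph{Lindel\"of-type properties of spaces of Baire-one functions}, arXiv:2610.08206 (2026).

\bibitem{Paw}
Pawlikowski, \emph{Undetermined sets of point-open games}, Fund. Math. 144 (1994).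

\end{thebibliography}
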